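\title{Eigenvalues of Schr\"odinger operators generated by two-interval codings of circle rotations}

\begin{abstract}
Code an orbit of an irrational rotation of the circle by a half-open arc, writing $1$ when the orbit lies in the arc and $0$ otherwise, and use $\lambda$ times the resulting sequence as the potential of a discrete Schr\"odinger operator on $\ell^2(\mathbb Z)$. Hetzel and Pavlov ask whether this operator is free of eigenvalues for every sequence in the coding subshift. We show that the answer is no. Given $0<c\le C<\infty$, there is a dense $G_\delta$ set of rotation numbers, and for each of them a dense set of arc lengths, such that the coding of the midpoint of the arc produces an eigenvalue for every $\lambda$ with $c\le|\lambda|\le C$. The eigenvector is built by induction over rational approximations. At each scale the coding looks like a periodic sequence with sparse defects, the central defect differs from all others at a single site, and this forces the other defects out of resonance with the bound state of the central one.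
\end{abstract}

\section{The question and the answer}\label{sec:intro}

Let $\mathbb T=\mathbb R/\mathbb Z$, let $\alpha\in(0,1)$ be irrational with continued fraction expansion $\alpha=[0;a_1,a_2,\dots]$, and let $I\subset\mathbb T$ be a half-open arc $[a,a+\beta)$ of length $|I|=\beta\in(0,1)$. The \emph{coding} of a point $x\in\mathbb T$ is the sequence
\[
c^{(x,I,\alpha)}\in\{0,1\}^{\mathbb Z},\qquad c^{(x,I,\alpha)}(t)=\chi_I(x+t\alpha),
\]
which records the times at which the orbit of $x$ under the rotation by $\alpha$ visits $I$. The \emph{two-interval coding subshift} $X^{(I,\alpha)}$ is the closure of $\{c^{(x,I,\alpha)}:x\in\mathbb T\}$ in the product topology. It is uniquely ergodic, and ``almost every $\omega\in X^{(I,\alpha)}$'' refers to its unique invariant measure. For $w\in\{0,1\}^{\mathbb Z}$ and $\lambda\in\mathbb R$ let $H_\lambda(w)$ be the bounded self-adjoint operator on $\ell^2(\mathbb Z)$ given by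
\[
(H_\lambda(w)u)(t)=u(t+1)+u(t-1)+\lambda\,w(t)\,u(t),
\]
that is, $H_\lambda(w)=\Delta+\lambda w$ with $(\Delta u)(t)=u(t+1)+u(t-1)$. For a coupling constant $\lambda\ne0$, the subshift has \emph{uniform absence of eigenvalues} if $H_\lambda(\omega)$ has no eigenvalue for every $\omega\in X^{(I,\alpha)}$. Two known results frame the problem.

\begin{itemize}
\item[(K1)] The Sturmian subshifts, those with $|I|\in\{\alpha,1-\alpha\}$, have uniform absence of eigenvalues.
\item[(K2)] Unless both $\lim_{n\to\infty}a_n=2$ and $2|I|\in\mathbb Z\alpha+\mathbb Z$, the operator $H_\lambda(\omega)$ has no eigenvalue for almost every $\omega\in X^{(I,\alpha)}$.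
\end{itemize}

The following question is posed by Hetzel and Pavlov \cite{HP}.

\medskip
\noindent\textbf{Question.} \emph{Is it true that for every irrational $\alpha\in(0,1)$, every half-open arc $I$ with $0<|I|<1$ and every $\lambda\ne0$, the operator $H_\lambda(\omega)$ has no eigenvalue for every $\omega\in X^{(I,\alpha)}$?}
\medskip

One would guess that it is. An eigenvector is a state that stays near one place, and a coding offers no distinguished place. If $\alpha$ were rational, every coding would be periodic, and a periodic potential admits no eigenvalue (see (F1) in Section~\ref{sec:facts}). For irrational $\alpha$ every finite block of a coding recurs with bounded gaps: the points whose coding agrees with that of $x$ on $[-T,T]$ include an arc $[x,x+\varepsilon)$, and finitely many rotated copies of this arc cover $\mathbb T$. So any block that could hold a bound state has infinitely many exact copies into which the state may leak. By (K2) this picture is correct for typical $\omega$, and by (K1) it is correct for all $\omega$ in the Sturmian case. Nevertheless the answer is no.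

\begin{theorem}\label{thm:main}
Let $0<c\le C<\infty$. There is a dense $G_\delta$ set $\mathcal A\subset(0,1)$ of irrational numbers with unbounded partial quotients such that for each $\alpha\in\mathcal A$ there is a dense set of $\beta\in(0,1)$ with the following property. For every arc $I=[a,a+\beta)$, if $\omega=c^{(x,I,\alpha)}$ is the coding of the midpoint $x=a+\beta/2$, then $H_\lambda(\omega)$ has an eigenvalue for every $\lambda$ with $c\le|\lambda|\le C$.
\end{theorem}

With $c=C=|\lambda|$ the theorem shows that uniform absence of eigenvalues fails for every fixed $\lambda\ne0$. Since the partial quotients of $\alpha\in\mathcal A$ are unbounded, (K2) applies to the same pairs $(\alpha,I)$, and almost every $\omega$ still gives no eigenvalue. What fails is exactly uniformity: ``almost every'' in (K2) cannot in general be replaced by ``every''. The results (K1) and (K2) are not used in the proof, and we do not attempt to classify the pairs $(\alpha,|I|)$ for which uniform absence holds.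

Two reductions fix the setting. Write $\|x\|_{\mathbb T}$ for the distance from $x$ to $\mathbb Z$, and $|m|_q$ for the distance from an integer $m$ to $q\mathbb Z$.
\begin{itemize}
\item[(R1)] We have $a+\beta/2+t\alpha\in[a,a+\beta)$ if and only if $t\alpha\in[-\beta/2,\beta/2)$ modulo $1$. So the coding of the midpoint does not depend on $a$, and we may take $I=[-r,r)$ with $r=\beta/2$ and $x=0$. At every site with $\|t\alpha\|_{\mathbb T}\ne r$ we have $\omega(t)=1$ if and only if $\|t\alpha\|_{\mathbb T}<r$.
\item[(R2)] The unitary $(Uf)(t)=(-1)^tf(t)$ satisfies $U\Delta U^{-1}=-\Delta$ and commutes with multiplication operators, so $UH_\lambda(w)U^{-1}=-H_{-\lambda}(w)$. It therefore suffices to treat $\lambda$ in the compact set $\Lambda=[c,C]\subset(0,\infty)$.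
\end{itemize}

Section~\ref{sec:example} shows the mechanism for $\alpha$ near $1/3$. Section~\ref{sec:facts} recalls the spectral theory we use. Section~\ref{sec:data} describes the limits of codings as $\alpha$ decreases to a rational number, and Section~\ref{sec:nonres} proves that these limits do not resonate with one another. Section~\ref{sec:step} carries a bound state from one scale to the next, Section~\ref{sec:base} produces the first one, and Section~\ref{sec:proof} runs the induction inside a Baire category scheme.

\section{The mechanism for $\alpha$ near $1/3$}\label{sec:example}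

\subsection*{The first scale}
Let $\alpha$ be slightly larger than $1/3$, put $\delta=3\alpha-1>0$, and let $\alpha<r<\alpha+\delta=4\alpha-1$. For fixed $i$ and small $\delta$ we have $\|3i\alpha\|_{\mathbb T}=|i|\delta<r$, while $\|(1+3i)\alpha\|_{\mathbb T}=\alpha+i\delta$ is less than $r$ exactly when $i\le0$. The sites $-1+3i$ are the mirror images of the sites $1-3i$. So, as $\alpha\downarrow1/3$, the midpoint coding converges pointwise to the even sequence $v$ whose zeros are the sites with $|t|\in\{4,7,10,\dots\}$:
\[
v=\cdots0\,11\,0\,11\,0\,1111111\,0\,11\,0\,11\,0\cdots .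
\]
On either side $v$ agrees with a $3$-periodic sequence, and in the middle it has a run of seven ones. We call a run of more than two ones a \emph{well}; for $\lambda>0$ it attracts states at the top of the spectrum.

The well of $v$ binds a state when $\lambda>1$. The essential spectrum of $H_\lambda(v)$ is the spectrum of the periodic operator (Lemma~\ref{lem:ess}), and the top $E_*$ of the latter is the energy of its positive periodic solution (Section~\ref{sec:base}). That solution has the value $1$ on the ones and some value $s>0$ on the zeros, with $1+s+\lambda=E_*$ and $2=E_*s$; hence $E_*$ is the positive root of $x^2-(1+\lambda)x-2$. On the other hand, let $f(t)=\cos(\pi t/6)$ for $|t|\le2$ and $f(t)=0$ otherwise. Since $\cos(\pi t/6)$ vanishes at $t=\pm3$, we have $f(t+1)+f(t-1)=\sqrt3f(t)$ for $|t|\le2$, so $\langle f,H_\lambda(v)f\rangle=(\lambda+\sqrt3)\|f\|^2$. At $x=\lambda+\sqrt3$ the polynomial equals $(\lambda+\sqrt3)(\sqrt3-1)-2=(\sqrt3-1)(\lambda-1)$, which is positive for $\lambda>1$. Then $E:=\sup\sigma(H_\lambda(v))\ge\lambda+\sqrt3>E_*$, and $E$ is an isolated eigenvalue.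

\subsection*{The second scale}
The sequence $v$ is only a limit as $\alpha\downarrow 1/3$. For a fixed $\alpha$ the orbit drifts on, crosses the endpoints of the arc again, and produces further wells. To see them, take the rational $\alpha'=m/q'$ with $q'=3m-1$ and $m\ge4$. Then $3\alpha'-1=1/q'$, so the admissible radii lie between $m/q'$ and $(m+1)/q'$, and $3$ is the inverse of $m$ modulo $q'$.

First take the radius in the middle, $r=(m+\frac12)/q'$, and rotate by $\alpha'$. The coding $y$ vanishes at $t$ exactly when $tm\equiv m+1,\dots,2m-2$, that is, when $t\equiv4,7,\dots,3m-5\pmod{q'}$. This sequence is periodic, every well has length seven, and there is no eigenvalue: the bound state of $v$ has spread over the copies of its well.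

Now push the radius to the upper end. Let $\alpha$ be slightly larger than $\alpha'$, put $\delta'=q'\alpha-m$, and let $4\alpha-1-\delta'<r<4\alpha-1$. As $\alpha\downarrow\alpha'$, the letters at sites with $|tm|_{q'}\ne m+1$ are those of $y$. The remaining sites are $t\equiv\pm4\pmod{q'}$, and $\|(4+iq')\alpha\|_{\mathbb T}=4\alpha-1+i\delta'$ is less than $r$ exactly when $i\le-1$. So the limit $v'$ is even, it vanishes at $4+iq'$ for $i\ge0$, and it equals $1$ at $-4+iq'$ for $i\ge1$. Its zeros on the right half-line are the $t>0$ with $t\equiv4,7,\dots,3m-8\pmod{q'}$. The central well still has length seven, but the next one runs from $3m-7$ to $3m+2$ and has length ten, like all the others (Figure~\ref{fig:wells}). For large $m$, a long block of $v'$ around a distant well is a block of a translate of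
\[
b=\cdots0\,11\,0\,11\,0\,1111111111\,0\,11\,0\,11\,0\cdots ,
\]
the sequence with zeros at $4,7,10,\dots$ and $-7,-10,\dots$.

\begin{figure}[ht]
\centering
\begin{tikzpicture}[x=0.18cm,y=0.55cm]
\foreach \y in {0,1,2,3} \foreach \t in {-30,...,30} \fill (\t,\y) circle (1.8pt);
\foreach \t in {4,7,10,13,16,19,22,25,28} {\filldraw[fill=white] (\t,3) circle (1.8pt); \filldraw[fill=white] (-\t,3) circle (1.8pt); \filldraw[fill=white] (\t,2) circle (1.8pt);}
\foreach \t in {7,10,13,16,19,22,25,28} \filldraw[fill=white] (-\t,2) circle (1.8pt);
\foreach \t in {4,7,10,13,16,24,27,30} {\filldraw[fill=white] (\t,1) circle (1.8pt); \filldraw[fill=white] (-\t,1) circle (1.8pt);}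
\foreach \t in {4,7,10,13,24,27,30} {\filldraw[fill=white] (\t,0) circle (1.8pt); \filldraw[fill=white] (-\t,0) circle (1.8pt);}
\node at (-33,3) {$v$}; \node at (-33,2) {$b$}; \node at (-33,1) {$y$}; \node at (-33,0) {$v'$};
\foreach \t in {-20,0,20} \node at (\t,-0.8) {\small $\t$};
\end{tikzpicture}
\caption{Four $0$--$1$ sequences on $-30\le t\le30$ (black is $1$, white is $0$). Rows $v$ and $b$: a $3$-periodic background with a single run of seven, respectively ten, ones. Row $y$: the coding of $0$ under rotation by $7/20$ with the arc $[-3/8,3/8)$, in which the run of seven repeats periodically. Row $v'$: the limit of the codings of $0$ as $\alpha\downarrow7/20$ with radius just below $4\alpha-1$, in which the central run has length seven and all other long runs have length ten.}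
\label{fig:wells}
\end{figure}

The sequence $b$ arises from $v$ by changing the single letter at $-4$, and its translate $b(\cdot-3)$ arises from $v$ by changing the single letter at $4$. Lemma~\ref{lem:nonres} deduces from these two facts alone that $E$ is not in the spectrum of $H_\lambda(b)$. Hence, when $m$ is large, no state concentrated far from the origin has energy near $E$, and $H_\lambda(v')$ has exactly one spectral point near $E$, an isolated eigenvalue whose eigenvector is close to the old one. Since $v'$ is again a periodic background with one central defect, the step can be repeated.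

The new eigenvalue is not at the top of the spectrum. The eigenvector $u$ of $H_\lambda(v)$ for $E$ is positive (Section~\ref{sec:base}), so $\langle u,H_\lambda(b)u\rangle>E\|u\|^2$, and for large $m$ the wells of length ten carry spectrum above $E$. From the second scale on the eigenvalue sits in a gap, and an argument by positivity or monotonicity is not available. This is why non-resonance has to be proved for arbitrary eigenvalues.

\section{Facts from spectral theory}\label{sec:facts}

In this section $A,B$ are bounded self-adjoint operators on a Hilbert space and $w\in\{0,1\}^{\mathbb Z}$. Translating or reflecting $w$ changes $H_\lambda(w)$ by a unitary equivalence, and $\|H_\lambda(w)-H_\mu(w)\|\le|\lambda-\mu|$.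

\begin{itemize}
\item[(F1)] \emph{Eigenspaces of $H_\lambda(w)$ are one-dimensional and spanned by real vectors.} A solution of $u(t+1)+u(t-1)+\lambda w(t)u(t)=Eu(t)$ is determined by two consecutive values. For two solutions $u,f$ the Wronskian $u(t+1)f(t)-u(t)f(t+1)$ does not depend on $t$; if both are in $\ell^2$ it tends to $0$, hence vanishes, and $u,f$ are proportional. Since $E$ is real, the real and imaginary parts of a solution are solutions. Moreover, \emph{no $f\in\ell^2\setminus\{0\}$ is proportional to $f(\cdot-q)$ with $q\ge1$}: the factor has modulus $1$ because the norms agree, so $|f|$ would be $q$-periodic. In particular $H_\lambda(w)$ has no eigenvalue if $w$ is periodic.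
\item[(F2)] The essential spectrum $\sigma_{\mathrm{ess}}(A)$ is $\sigma(A)$ with the isolated eigenvalues of finite multiplicity removed. It is unchanged when a self-adjoint operator of finite rank is added to $A$, and $\sigma_{\mathrm{ess}}(A\oplus B)=\sigma_{\mathrm{ess}}(A)\cup\sigma_{\mathrm{ess}}(B)$. A real number $E$ lies in $\sigma(A)$ if and only if there are unit vectors $f_k$ with $\|(A-E)f_k\|\to0$, and it lies in $\sigma_{\mathrm{ess}}(A)$ if and only if the $f_k$ can be chosen orthonormal.
\item[(F3)] We have $\|(A-E)f\|\ge\operatorname{dist}(E,\sigma(A))\|f\|$. If $P$ is the spectral projection of $A$ for the interval $(E-\gamma,E+\gamma)$, then $\|(A-E)Pf\|\le\gamma\|Pf\|$ and $\gamma\|f-Pf\|\le\|(A-E)f\|$. Every point of $\sigma(B)$ lies within $\|A-B\|$ of $\sigma(A)$. Finally $\sup\sigma(A)=\sup_{\|f\|=1}\langle f,Af\rangle$, so that $|\sup\sigma(A)-\sup\sigma(B)|\le\|A-B\|$.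
\item[(F4)] If a circle $\Gamma$ centered on the real axis does not meet $\sigma(A)$, the spectral projection of $A$ for the interval enclosed by $\Gamma$ equals $\frac1{2\pi i}\oint_\Gamma(z-A)^{-1}\,dz$. Orthogonal projections $P,Q$ with $\|P-Q\|<1$ have the same rank, since neither annihilates a unit vector in the range of the other.
\end{itemize}

Because we want one sequence $\omega$ to work for all $\lambda\in\Lambda$, we must follow an eigenvalue as $\lambda$ varies.

\begin{lemma}\label{lem:cont}
Let $E_1$ be an eigenvalue of $H_{\lambda_1}(w)$ and let $\gamma>0$ satisfy $\sigma(H_{\lambda_1}(w))\cap[E_1-2\gamma,E_1+2\gamma]=\{E_1\}$. For $|\lambda-\lambda_1|<\gamma/4$ the spectral projection $P(\lambda)$ of $H_\lambda(w)$ for $(E_1-\gamma,E_1+\gamma)$ has rank one and depends continuously on $\lambda$ in norm.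
\end{lemma}

\begin{proof}
Let $\Gamma$ be the circle $|z-E_1|=\gamma$. For $|\lambda-\lambda_1|<\gamma/4$, (F3) shows that $\sigma(H_\lambda(w))$ has distance at least $\gamma/2$ from $\Gamma$. The resolvent identity bounds the difference of the resolvents of $H_\lambda(w)$ and $H_\mu(w)$ on $\Gamma$ by $4\gamma^{-2}|\lambda-\mu|$, so (F4) gives $\|P(\lambda)-P(\mu)\|\le4|\lambda-\mu|/\gamma$. In particular $\|P(\lambda)-P(\lambda_1)\|<1$, and $P(\lambda_1)$ has rank one by (F1).
\end{proof}

\section{Limits of codings at a rational rotation number}\label{sec:data}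

In Section~\ref{sec:example} the radius $r$ was placed next to a point of the orbit of $0$: just above $\alpha$ at the first scale, just below $4\alpha-1$ at the second. The next definition records a rational approximation $p/q$, an orbit point $\kappa\alpha-M$, and the side $\nu$ of it on which $r$ lies.

\begin{definition}\label{def:datum}
A \emph{datum} is a tuple $\mathfrak d=(p,q,\kappa,M,\nu)$ with $p/q\in(0,1)$ in lowest terms, $\kappa,M\in\mathbb Z$ and $\nu\in\{1,-1\}$, such that $K:=\kappa p-Mq$ satisfies $1\le K<q/2$. Its \emph{drift} and \emph{reference radius} are the functions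
\[
\delta(\alpha)=q\alpha-p,\qquad\rho(\alpha)=\kappa\alpha-M,\qquad\text{so that}\quad\delta(p/q)=0,\quad\rho(p/q)=K/q .
\]
\end{definition}

When $\alpha\to p/q$ and $r\to K/q$, the letter at a site $t$ with $|tp|_q\ne K$ is decided by the rational rotation. The undecided sites are those with $tp\equiv\pm K\pmod q$. Since $p$ is invertible modulo $q$ and $\kappa p\equiv K$, these are the classes $\kappa+q\mathbb Z$ and $-\kappa+q\mathbb Z$, one for each endpoint of the arc; they are distinct because $0<2K<q$. For $\alpha>p/q$ the orbit drifts to the right along each class, so it leaves the arc through the right endpoint and enters it through the left one. This leads to the following family. For $m,n\in\mathbb Z\cup\{\pm\infty\}$ define $w_{m,n}\in\{0,1\}^{\mathbb Z}$ by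
\[
\begin{aligned}
&w_{m,n}(t)=1\ \text{ if }|tp|_q<K, &\qquad& w_{m,n}(\kappa+iq)=1\iff i<m,\\
&w_{m,n}(t)=0\ \text{ if }|tp|_q>K, && w_{m,n}(-\kappa+iq)=1\iff i\ge n .
\end{aligned}
\]
Two symmetries follow from the definition:
\begin{equation}\label{eq:sym}
w_{m,n}(t+hq)=w_{m-h,n-h}(t)\quad(h\in\mathbb Z),\qquad w_{m,n}(-t)=w_{1-n,1-m}(t).
\end{equation}
For the second, at $t=\kappa+iq$ the left side is $1$ if and only if $-i\ge n$, that is, $i<1-n$; at $t=-\kappa+iq$ it is $1$ if and only if $-i<m$, that is, $i\ge1-m$. Changing a finite index $m$ or $n$ by one changes $w_{m,n}$ at exactly one site.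

Four members of the family are attached to the datum. The \emph{backgrounds} are $R=w_{-\infty,-\infty}$ and $L=w_{\infty,\infty}$. They are $q$-periodic, $L(t)=R(-t)$ by \eqref{eq:sym}, and $R$ is the coding of $0$ under the rational rotation:
\begin{equation}\label{eq:R}
R(t)=1\iff tp\equiv -K,\dots,K-1\ (\mathrm{mod}\ q)\iff tp/q\in[-K/q,K/q)\ (\mathrm{mod}\ 1).
\end{equation}
The \emph{center} $v$ and the \emph{side sequence} $b=w_{\nu,-\nu}$ are given by the table
\begin{equation}\label{eq:table}
\begin{array}{c|ccc}
 & v & b & b(\cdot-q)\\ \hline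
\nu=1 & w_{1,0} & w_{1,-1} & w_{2,0}\\
\nu=-1 & w_{0,1} & w_{-1,1} & w_{0,2}
\end{array}
\end{equation}
whose last column comes from \eqref{eq:sym}. The center is even by \eqref{eq:sym}, and $v(\kappa+iq)=1$ if and only if $i<\nu/2$. In each row of \eqref{eq:table} the second and third entries are obtained from the first by changing one index by one. Hence
\begin{equation}\label{eq:onesite}
\text{$b$ differs from $v$ at exactly one site, and so does $b(\cdot-q)$.}
\end{equation}
We also need to know where the center begins to agree with the backgrounds: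
\begin{equation}\label{eq:tails}
v(t)=R(t)\ \text{ for }t>|\kappa|,\qquad v(t)=L(t)\ \text{ for }t<-|\kappa| .
\end{equation}
Indeed, if $\pm\kappa+iq>|\kappa|$ then $i\ge1$, and \eqref{eq:table} gives $v(\kappa+iq)=0=R(\kappa+iq)$ and $v(-\kappa+iq)=1=R(-\kappa+iq)$ for $i\ge1$. The second statement follows by reflection.

\begin{example}\label{ex:data}
The sequences $v$ and $b$ of Section~\ref{sec:example} are the center and side sequence of $(1,3,1,0,1)$, and $v'$ is the center of $(m,3m-1,4,1,-1)$, for which $K=m+1$.
\end{example}

The next lemma describes what is seen near the origin.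

\begin{lemma}\label{lem:center}
Let $\mathfrak d$ be a datum and $T\ge0$. There is $\varepsilon>0$ such that, if $0<\alpha-p/q<\varepsilon$ and $r$ lies strictly between $\rho(\alpha)$ and $\rho(\alpha)+\nu\delta(\alpha)$, then for all $|t|\le T$ we have $\|t\alpha\|_{\mathbb T}\ne r$, and $v(t)=1$ if and only if $\|t\alpha\|_{\mathbb T}<r$.
\end{lemma}

\begin{proof}
It suffices to treat one $t$, and by evenness we may assume $t\notin-\kappa+q\mathbb Z$. As $\alpha\downarrow p/q$, we have $\|t\alpha\|_{\mathbb T}\to|tp|_q/q$, and all admissible $r$ tend uniformly to $K/q$ because $|r-\rho(\alpha)|<\delta(\alpha)$. This settles the case $|tp|_q\ne K$. If $t=\kappa+iq$, then $t\alpha\equiv\rho(\alpha)+i\delta(\alpha)\pmod 1$, and this number is close to $K/q\in(0,\frac12)$, so it equals $\|t\alpha\|_{\mathbb T}$. Write $r=\rho(\alpha)+\theta\nu\delta(\alpha)$ with $0<\theta<1$. Since $\delta(\alpha)>0$ and $\theta\nu\notin\mathbb Z$, we get $\|t\alpha\|_{\mathbb T}\ne r$, and $\|t\alpha\|_{\mathbb T}<r$ if and only if $i<\theta\nu$. For integer $i$ this is equivalent to $i<\nu/2$.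
\end{proof}

The difficulty lies far from the origin, where we see the coding of an arbitrary starting point. Let the starting point be $z\delta$ and the radius $\rho+\theta\delta$, with $\nu=1$. As in the proof below, the letter at $\kappa+iq$ is $1$ if and only if $i<\theta-z$, and the letter at $-\kappa+iq$ is $1$ if and only if $i\ge-\theta-z$. The resulting $w_{m,n}$ has $m-n$ equal to the number of integers in $[-\theta-z,\theta-z)$. For $0<\theta<1$ this number is $1$ for all $z$ near an integer, and translates of $v$ appear. For $\theta=1$ it is $2$ for every $z$, and only translates of $b$ appear. This is the reason to push the radius to the far end $\rho+\nu\delta$.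

\begin{lemma}\label{lem:far}
Let $\mathfrak d$ be a datum, let $\alpha_k\to p/q$ with $\alpha_k>p/q$, let $r_k=\rho(\alpha_k)+\nu\delta(\alpha_k)$ and $x_k\in\mathbb T$. Define $c_k(t)=1$ if $x_k+t\alpha_k\in[-r_k,r_k)$ modulo $1$, and $c_k(t)=0$ otherwise. Then a subsequence of $(c_k)$ converges pointwise to a translate of $b$, $R$ or $L$.
\end{lemma}

\begin{proof}
Pass to a subsequence with $x_k\to x$, and represent $x$ by a real number. Note that $r_k\to K/q$.

Suppose $qx\notin\mathbb Z$. Then $x+tp/q\not\equiv\pm K/q$, so $c_k(t)$ is eventually constant, with value $1$ if and only if $qx+tp\in(-K,K)$ modulo $q$, that is, $\lfloor qx\rfloor+tp\equiv-K,\dots,K-1\pmod q$. With $sp\equiv\lfloor qx\rfloor\pmod q$, the limit is $R(\cdot+s)$ by \eqref{eq:R}.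

Suppose $qx\in\mathbb Z$. Choose $s$ with $sp\equiv-qx\pmod q$. The sequence $c_k(\cdot+s)$ has starting point $x_k+s\alpha_k\to x+sp/q=0$ in $\mathbb T$, so we may assume that $x_k$ is represented by real numbers $\xi_k\to0$. Put $\delta_k=\delta(\alpha_k)>0$, $\rho_k=\rho(\alpha_k)$ and $h_k=\lfloor\xi_k/\delta_k\rfloor$. If $|tp|_q\ne K$, then $c_k(t)$ is eventually the letter common to all $w_{m,n}$. If $t=\kappa+iq$, the point $x_k+t\alpha_k$ is represented by $\xi_k+\rho_k+i\delta_k\to K/q$, so for large $k$ only the right endpoint matters, and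
\[
c_k(t)=1\iff\xi_k+i\delta_k<\nu\delta_k\iff i+h_k<\nu .
\]
If $t=-\kappa+iq$, the point is represented by $\xi_k-\rho_k+i\delta_k\to-K/q$, so for large $k$ only the left endpoint matters, and
\[
c_k(t)=1\iff\xi_k+i\delta_k\ge-\nu\delta_k\iff i+h_k\ge-\nu .
\]
In both lines the last step holds because $i$ and $\nu$ are integers. Along a subsequence $h_k$ is a constant $h$, or tends to $+\infty$, or tends to $-\infty$. The limit is then $w_{\nu-h,-\nu-h}=b(\cdot+hq)$, or $w_{-\infty,-\infty}=R$, or $w_{\infty,\infty}=L$.
\end{proof}

\section{Non-resonance}\label{sec:nonres}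

Fix a datum. By Lemma~\ref{lem:far}, an eigenvalue of $H_\lambda(v)$ has three competitors at the next scale: the spectra of $H_\lambda(b)$, $H_\lambda(R)$ and $H_\lambda(L)$. The backgrounds are handled by the essential spectrum.

\begin{lemma}\label{lem:ess}
For all $\lambda\in\mathbb R$ and $m,n\in\mathbb Z$,
\[
\sigma_{\mathrm{ess}}(H_\lambda(w_{m,n}))=\sigma(H_\lambda(R))=\sigma(H_\lambda(L)).
\]
\end{lemma}

\begin{proof}
For a sequence $w$ let $H^+(w)$ and $H^-(w)$ be the restrictions of $H_\lambda(w)$ to $\ell^2(\{t\ge1\})$ and $\ell^2(\{t\le0\})$. The difference $H_\lambda(w)-H^-(w)\oplus H^+(w)$ consists of the two matrix entries joining the sites $0$ and $1$, so it has rank two.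

Let $w$ be $q$-periodic. By (F2), $\sigma_{\mathrm{ess}}(H^\pm(w))\subset\sigma_{\mathrm{ess}}(H_\lambda(w))\subset\sigma(H_\lambda(w))$. Conversely, let $E\in\sigma(H_\lambda(w))$ and take unit vectors $f_k$ with $\|(H_\lambda(w)-E)f_k\|\to0$. Since the operator is bounded, we may truncate and normalize them to have finite support. Translating each $f_k$ by a multiple of $q$, we place them in $\{t\ge2\}$ with disjoint supports; there $H^+(w)$ and $H_\lambda(w)$ act on them in the same way, so $E\in\sigma_{\mathrm{ess}}(H^+(w))$ by (F2). Translating them into $\{t\le-1\}$ gives $E\in\sigma_{\mathrm{ess}}(H^-(w))$. Thus $\sigma_{\mathrm{ess}}(H^\pm(w))=\sigma(H_\lambda(w))$ for $w=R$ and $w=L$.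

For finite $m,n$ the sequence $w_{m,n}$ agrees with $R$ at all large $t$ and with $L$ at all large $-t$. So $H_\lambda(w_{m,n})-H^-(L)\oplus H^+(R)$ has finite rank, and the essential spectrum of $H_\lambda(w_{m,n})$ is $\sigma(H_\lambda(L))\cup\sigma(H_\lambda(R))$. These two sets are equal because $L$ is the reflection of $R$.
\end{proof}

The side sequence is handled by \eqref{eq:onesite}. A change at one site does not by itself move an eigenvalue, since the eigenvector may vanish there. But then the eigenvector does not change either, and it cannot stay unchanged under both of the changes in \eqref{eq:onesite}, because their results are translates of each other.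

\begin{lemma}\label{lem:nonres}
Let $\lambda\ne0$. Then $H_\lambda(v)$ and $H_\lambda(b)$ have no common eigenvalue. If $E$ is an eigenvalue of $H_\lambda(v)$ and $E\notin\sigma_{\mathrm{ess}}(H_\lambda(v))$, then
\[
E\notin\sigma(H_\lambda(b))\cup\sigma(H_\lambda(R))\cup\sigma(H_\lambda(L)).
\]
\end{lemma}

\begin{proof}
Let $H_\lambda(v)u=Eu$ with $u\in\ell^2$ real and nonzero. Let $w$ differ from $v$ at exactly one site $\tau$, and let $H_\lambda(w)g=Eg$ with $g\in\ell^2$ real and nonzero. We claim that $g$ is proportional to $u$. Indeed,
\[
0=\langle u,(H_\lambda(w)-E)g\rangle=\langle(H_\lambda(v)-E)u,g\rangle+\lambda\,(w(\tau)-v(\tau))\,u(\tau)g(\tau),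
\]
and the first term on the right vanishes, so $u(\tau)g(\tau)=0$ because $\lambda\ne0$. If $u(\tau)=0$, then $H_\lambda(w)u=H_\lambda(v)u=Eu$. If $g(\tau)=0$, then $H_\lambda(v)g=H_\lambda(w)g=Eg$. In either case $u$ and $g$ are eigenvectors of one operator for the eigenvalue $E$, and (F1) gives the claim.

Now suppose $H_\lambda(b)f=Ef$ with $f$ real and nonzero. By \eqref{eq:onesite} the claim applies to $(w,g)=(b,f)$ and to $(w,g)=(b(\cdot-q),f(\cdot-q))$. So $f$ and $f(\cdot-q)$ are both proportional to $u$, hence to each other, which contradicts (F1).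

For the second statement, Lemma~\ref{lem:ess} gives $E\notin\sigma(H_\lambda(R))=\sigma(H_\lambda(L))=\sigma_{\mathrm{ess}}(H_\lambda(b))$. A point of $\sigma(H_\lambda(b))$ outside the essential spectrum is an eigenvalue, and $E$ is not one.
\end{proof}

\begin{remark}\label{rem:recurrence}
The lemma explains how an eigenvalue coexists with recurrence. For the datum $(7,20,4,1,-1)$ of Example~\ref{ex:data}, the side sequence $b'$ differs from the center $v'$ only at $4-20=-16$, where it vanishes. This cuts the well from $-23$ to $-14$ down to the well from $-23$ to $-17$, of length seven. So the well of length seven does recur at the third scale, but accompanied by a second copy at distance $20$, and by the lemma this pair shares no eigenvalue with the single well of $v'$.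
\end{remark}

\section{A bound state survives to the next scale}\label{sec:step}

\begin{definition}\label{def:good}
A \emph{good family} for a datum $\mathfrak d$ with center $v$ is a pair of continuous maps $E:\Lambda\to\mathbb R$ and $u:\Lambda\to\ell^2(\mathbb Z)$ such that, for all $\lambda\in\Lambda$,
\[
\|u(\lambda)\|=1,\qquad H_\lambda(v)u(\lambda)=E(\lambda)u(\lambda),\qquad E(\lambda)\notin\sigma_{\mathrm{ess}}(H_\lambda(v)).
\]
\end{definition}

The next datum must meet two demands. Its reference radius should be $\rho+\nu\delta$, so that Lemma~\ref{lem:far} applies far from the origin. And $r$ should stay between $\rho$ and $\rho+\nu\delta$, so that Lemma~\ref{lem:center} applies near the origin; thus $r$ lies on the side $-\nu$ of the new reference radius. These demands determine the definition.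

\begin{definition}\label{def:succ}
Let $\mathfrak d=(p,q,\kappa,M,\nu)$ be a datum and $\alpha'=p'/q'\in(p/q,1)$ a rational in lowest terms. The \emph{successor} of $\mathfrak d$ at $\alpha'$ is the tuple $\mathfrak d'=(p',q',\kappa+\nu q,M+\nu p,-\nu)$. Its reference radius is $\rho'=\rho+\nu\delta$, and $\kappa'=\kappa+\nu q$ satisfies $|\kappa'|\le|\kappa|+q$.
\end{definition}

The bound on $|\kappa'|$ does not depend on $\alpha'$. By \eqref{eq:tails}, the new center therefore agrees with the new backgrounds outside a fixed window, however large $q'$ is.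

\begin{proposition}\label{prop:step}
Let $(E,u)$ be a good family for a datum $\mathfrak d$ and let $\eta>0$. There is $\varepsilon\in(0,1-p/q]$ such that for every rational $\alpha'\in(p/q,p/q+\varepsilon)$ the successor $\mathfrak d'$ of $\mathfrak d$ at $\alpha'$ is a datum and has a good family $(E',u')$ with $\sup_\Lambda|E'-E|<\eta$ and $\sup_\Lambda\|u'-u\|<\eta$.
\end{proposition}

The new centers will converge to $v$ pointwise. This makes $u(\lambda)$ an approximate eigenvector, so there is spectrum near $E(\lambda)$; but that spectrum could be a band, as for the sequence $y$ in Section~\ref{sec:example}. We must exclude a second approximate eigenvector. Such a vector escapes to infinity and may spread over many defects, while Lemma~\ref{lem:far} describes the potential only on windows of fixed length. The following lemma cuts from it a piece of fixed length that is still an approximate eigenvector.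

\begin{lemma}\label{lem:loc}
Let $H=H_\lambda(w)$, $E\in\mathbb R$, $\|f\|=1$ and $\|(H-E)f\|\le\tau$. Let $N\ge1$ be an integer, $T\ge0$, and suppose $\sum_{|t|\le T+N}|f(t)|^2\le\frac12$. Put $\chi_s(t)=\max(0,1-|t-s|/N)$. Then there is $s\in\mathbb Z$ with $|s|>T$, $\chi_sf\ne0$ and
\[
\|(H-E)\chi_sf\|^2\le\Big(4\tau^2+\frac{72}{N^2}\Big)\|\chi_sf\|^2 .
\]
\end{lemma}

\begin{proof}
We average over $s$. For every $t$,
\[
\sum_s\chi_s(t)^2=1+\frac2{N^2}\sum_{j=1}^{N-1}j^2=\frac{2N^2+1}{3N}=:c_N\ge\frac{2N}3 .
\]
If $|t|>T+N$ and $\chi_s(t)\ne0$, then $|s|>T$. Hence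
\begin{equation}\label{eq:mass}
\sum_{|s|>T}\|\chi_sf\|^2\ge c_N\sum_{|t|>T+N}|f(t)|^2\ge\frac{c_N}2 .
\end{equation}
We have $(H-E)\chi_sf=\chi_s(H-E)f+D_s$ with
\[
D_s(t)=(\chi_s(t+1)-\chi_s(t))f(t+1)+(\chi_s(t-1)-\chi_s(t))f(t-1).
\]
Now $|D_s(t)|^2\le2N^{-2}(|f(t+1)|^2+|f(t-1)|^2)$, and $D_s(t)=0$ unless $|t-s|\le N$, which for each $t$ leaves $2N+1\le3N$ values of $s$. Therefore $\sum_s\|D_s\|^2\le3N\cdot2N^{-2}\cdot2=12/N$, and
\[
\sum_s\|(H-E)\chi_sf\|^2\le2c_N\tau^2+\frac{24}N\le c_N\Big(2\tau^2+\frac{36}{N^2}\Big)\le\Big(4\tau^2+\frac{72}{N^2}\Big)\sum_{|s|>T}\|\chi_sf\|^2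
\]
by \eqref{eq:mass}. The set of $s$ with $|s|>T$ and $\chi_sf\ne0$ is nonempty by \eqref{eq:mass}. If the asserted inequality failed for each such $s$, summing over them would contradict the last display.
\end{proof}

\begin{proof}[Proof of Proposition~\ref{prop:step}]
If no $\varepsilon$ works, there are rationals $\alpha_k=p_k/q_k\in(p/q,1)$ with $\alpha_k\to p/q$ for which the conclusion fails. So it suffices to take any such sequence and prove the conclusion for all large $k$. Let $\mathfrak d_k$ be the successor at $\alpha_k$; all $\mathfrak d_k$ share $\kappa'$, $\rho'$ and the sign $-\nu$. The integer $K_k$ of $\mathfrak d_k$ satisfies $K_k/q_k=\rho'(\alpha_k)\to K/q\in(0,\frac12)$, so $\mathfrak d_k$ is a datum for large $k$. Let $v_k$, $R_k$, $\delta_k$ be its center, right background and drift.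

\smallskip
\emph{Step 1: $v_k\to v$ pointwise.} Fix $t$, let $\varepsilon_t$ be given by Lemma~\ref{lem:center} for $\mathfrak d$ and $T=|t|$, and let $k$ be so large that $\mathfrak d_k$ is a datum and $\alpha_k<p/q+\varepsilon_t$. As $\alpha\downarrow\alpha_k$ we have $\delta_k(\alpha)\to0$ and $\delta(\alpha)\to\delta(\alpha_k)>0$. Choose $\alpha>\alpha_k$ so close to $\alpha_k$ that $\alpha<p/q+\varepsilon_t$, that $\delta_k(\alpha)<\delta(\alpha)$, and that Lemma~\ref{lem:center} for $\mathfrak d_k$ and $T=|t|$ applies to $\alpha$. Take $r$ strictly between $\rho'(\alpha)$ and $\rho'(\alpha)-\nu\delta_k(\alpha)$. Then $r$ is also strictly between $\rho'(\alpha)=\rho(\alpha)+\nu\delta(\alpha)$ and $\rho'(\alpha)-\nu\delta(\alpha)=\rho(\alpha)$. The lemma, applied to both data, says that each of $v_k(t)=1$ and $v(t)=1$ is equivalent to $\|t\alpha\|_{\mathbb T}<r$. So $v_k(t)=v(t)$.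

\smallskip
\emph{Step 2: there are $\varepsilon_0>0$ and $k_0$ such that, for all $k\ge k_0$ and $\lambda\in\Lambda$, the spectral projection $P_k(\lambda)$ of $H_\lambda(v_k)$ for $J_\lambda=(E(\lambda)-\varepsilon_0,E(\lambda)+\varepsilon_0)$ has rank at most one.} Suppose not. Then the statement fails for each pair $(\varepsilon_0,k_0)=(1/j,j)$. Passing to a subsequence of the $k$ and renumbering it, and using the compactness of $\Lambda$, we obtain $\lambda_k\to\lambda_0$ in $\Lambda$ and $\gamma_k\to0$ such that the spectral projection of $H_{\lambda_k}(v_k)$ for $(E(\lambda_k)-\gamma_k,E(\lambda_k)+\gamma_k)$ has rank at least two. Its range contains a unit vector $f_k\perp u(\lambda_0)$. With $E_0=E(\lambda_0)$, (F3) and the continuity of $E$ give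
\[
\tau_k:=\|(H_{\lambda_0}(v_k)-E_0)f_k\|\le\gamma_k+|\lambda_k-\lambda_0|+|E(\lambda_k)-E_0|\to0 .
\]

The vectors $f_k$ escape to infinity. Pass to a subsequence with $f_k\to f$ weakly. If $\varphi$ has finite support, then $H_{\lambda_0}(v_k)\varphi=H_{\lambda_0}(v)\varphi$ for large $k$ by Step 1, so
\[
|\langle(H_{\lambda_0}(v)-E_0)\varphi,f\rangle|=\lim_k|\langle\varphi,(H_{\lambda_0}(v_k)-E_0)f_k\rangle|\le\lim_k\tau_k\|\varphi\|=0 .
\]
Hence $H_{\lambda_0}(v)f=E_0f$. Also $f\perp u(\lambda_0)$, so $f=0$ by (F1), and $f_k(t)\to0$ for every $t$.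

Since $\lambda_0\ge c>0$, Lemma~\ref{lem:nonres} shows that the number $g$ defined by
\[
2g=\operatorname{dist}\big(E_0,\ \sigma(H_{\lambda_0}(b))\cup\sigma(H_{\lambda_0}(R))\cup\sigma(H_{\lambda_0}(L))\big)
\]
is positive. Fix an integer $N>6/g$, so that $72/N^2<2g^2$, and put $T=|\kappa|+q+N$. For large $k$ the hypothesis of Lemma~\ref{lem:loc} holds for $f_k$, and we obtain $|s_k|>T$ and $g_k=\chi_{s_k}f_k\ne0$, supported in $\{|t-s_k|<N\}$, with
\begin{equation}\label{eq:upper}
\|(H_{\lambda_0}(v_k)-E_0)g_k\|^2\le(4\tau_k^2+2g^2)\|g_k\|^2 .
\end{equation}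
Since $v_k$ is even, $H_{\lambda_0}(v_k)$ commutes with the reflection $t\mapsto-t$; replacing $g_k$ by its reflection and $s_k$ by $-s_k$ where necessary, we may assume $s_k>T$. For $|t|<N$ we then have $s_k+t>|\kappa|+q\ge|\kappa'|$, so \eqref{eq:tails} and \eqref{eq:R} for $\mathfrak d_k$ give
\[
v_k(s_k+t)=R_k(s_k+t)=1\iff s_k\alpha_k+t\alpha_k\in[-\rho'(\alpha_k),\rho'(\alpha_k))\ (\mathrm{mod}\ 1).
\]
The radius is exactly $\rho'(\alpha_k)=\rho(\alpha_k)+\nu\delta(\alpha_k)$, so Lemma~\ref{lem:far} applies with $x_k=s_k\alpha_k$. Along a subsequence, $v_k(s_k+t)=y(t)$ for all $|t|<N$, where $y$ is a fixed translate of $b$, $R$ or $L$. The potential enters $H_{\lambda_0}(v_k)g_k$ only on the support of $g_k$. Hence, by (F3),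
\[
\|(H_{\lambda_0}(v_k)-E_0)g_k\|=\|(H_{\lambda_0}(y)-E_0)\,g_k(\cdot+s_k)\|\ge2g\|g_k\| .
\]
Together with \eqref{eq:upper} this gives $4g^2\le4\tau_k^2+2g^2$, which is false for large $k$.

\smallskip
\emph{Step 3: the new good family.} Let
\[
e_k=\sup_{\lambda\in\Lambda}\|(H_\lambda(v_k)-E(\lambda))u(\lambda)\|=\sup_{\lambda\in\Lambda}\lambda\,\|(v_k-v)u(\lambda)\| .
\]
By Step 1 and dominated convergence, multiplication by $v_k-v$ tends to $0$ strongly. These operators have norm at most $1$, so the convergence is uniform on the compact set $u(\Lambda)$, and $e_k\to0$ because $\lambda\le C$. Let $k\ge k_0$ satisfy $e_k<\varepsilon_0/2$. By (F3), $\sigma(H_\lambda(v_k))$ has a point within $e_k$ of $E(\lambda)$. So $P_k(\lambda)$ has rank exactly one, and $\sigma(H_\lambda(v_k))\cap J_\lambda$ is a single point $E_k(\lambda)$, an isolated simple eigenvalue, hence outside the essential spectrum, with $|E_k(\lambda)-E(\lambda)|\le e_k$. Again by (F3), $\|u(\lambda)-P_k(\lambda)u(\lambda)\|\le e_k/\varepsilon_0<\frac12$. Thus $u_k(\lambda)=P_k(\lambda)u(\lambda)/\|P_k(\lambda)u(\lambda)\|$ is a unit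 eigenvector, and
\[
\|u_k-u\|\le\big(1-\|P_ku\|\big)+\|P_ku-u\|\le2\|P_ku-u\|\le2e_k/\varepsilon_0 .
\]

It remains to prove continuity. Fix $\lambda_1\in\Lambda$ and apply Lemma~\ref{lem:cont} to $w=v_k$, $E_1=E_k(\lambda_1)$ and $\gamma=\varepsilon_0/4$; its hypothesis holds since $[E_1-2\gamma,E_1+2\gamma]\subset J_{\lambda_1}$. If $|\lambda-\lambda_1|<\gamma/4$ and $|E(\lambda)-E(\lambda_1)|<\varepsilon_0/4$, then $(E_1-\gamma,E_1+\gamma)\subset J_\lambda$, so the rank-one projection of the lemma has range inside that of $P_k(\lambda)$ and equals it. Hence $P_k$ is norm continuous, and so are $u_k$ and $E_k=\langle u_k,H_\lambda(v_k)u_k\rangle$. Thus $(E_k,u_k)$ is a good family for $\mathfrak d_k$, and $\sup_\Lambda|E_k-E|$ and $\sup_\Lambda\|u_k-u\|$ tend to $0$.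
\end{proof}

\section{The first bound state}\label{sec:base}

To start the induction we need a datum with a good family, near any prescribed $\alpha$ and $r$. The pair $(p/q,K)$ fixes $\kappa$ only modulo $q$, and increasing $\kappa$ by multiples of $q$ lengthens the central stretch on which both undecided classes carry the letter $1$. For $\lambda>0$ a long enough stretch binds a state above the spectrum of the background. For $(p,q,K)=(1,3,1)$ and $\kappa=1+3j$ the stretch is a well of length $6j+7$.

\begin{proposition}\label{prop:base}
Let $p/q\in(0,1)$ be in lowest terms and $1\le K<q/2$. There is a datum $(p,q,\kappa,M,1)$ with $\kappa p-Mq=K$ that has a good family.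
\end{proposition}

\begin{proof}
Choose integers $\kappa^0,M^0$ with $\kappa^0p-M^0q=K$, and for $j\ge0$ let $\mathfrak d_j=(p,q,\kappa^0+jq,M^0+jp,1)$. All $\mathfrak d_j$ have the same $K$, $R$ and $L$. The center $v_j$ of $\mathfrak d_j$ equals $1$ at $\kappa^0+iq$ if and only if $i\le j$, and at $-\kappa^0+iq$ if and only if $i\ge-j$. So $v_j\le v_{j+1}$, and $v_j$ converges pointwise to the $q$-periodic sequence $W$ with $W(t)=1$ if and only if $|tp|_q\le K$. We have $W-R=1$ on the class $\kappa^0+q\mathbb Z$ and $W=R$ elsewhere. Let $\lambda\in\Lambda$, so $\lambda>0$.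

\smallskip
\emph{The top of a periodic spectrum.} Let $w$ be $R$ or $W$. The difference expression $H_\lambda(w)$ acts on the space of $q$-periodic functions by a symmetric $q\times q$ matrix $A_w$ with nonnegative entries, which is irreducible because $\Delta$ joins each residue class to its neighbors. By the Perron--Frobenius theorem such a matrix has an eigenvector $\varphi$ with strictly positive entries; let $E_w$ be its eigenvalue. We claim $E_w=\sup\sigma(H_\lambda(w))$. For finitely supported $f=\varphi h$, the identity $(E_w-\lambda w(t))\varphi(t)=\varphi(t+1)+\varphi(t-1)$ gives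
\[
\begin{aligned}
\langle f,(E_w-H_\lambda(w))f\rangle&=\sum_t\varphi(t)\varphi(t+1)\big(|h(t)|^2+|h(t+1)|^2-2\operatorname{Re}\overline{h(t)}h(t+1)\big)\\
&=\sum_t\varphi(t)\varphi(t+1)\,|h(t)-h(t+1)|^2\ge0,
\end{aligned}
\]
so $\sup\sigma(H_\lambda(w))\le E_w$. Conversely, let $\theta_N(t)=\max(0,1-|t|/N)$. As in the proof of Lemma~\ref{lem:loc}, $(H_\lambda(w)-E_w)\theta_N\varphi$ is supported in $|t|\le N$ and bounded by $2\max\varphi/N$, so its squared norm is at most $12(\max\varphi)^2/N$, while $\|\theta_N\varphi\|^2\ge\frac23N(\min\varphi)^2$. Hence $E_w\in\sigma(H_\lambda(w))$ by (F2).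

\smallskip
\emph{The top for $W$ is strictly higher.} Write $E_*=E_R$ and $E_+=E_W$, with positive eigenvectors $\varphi$ and $\psi$. Taking inner products over one period,
\[
E_+\langle\psi,\varphi\rangle=\langle A_W\psi,\varphi\rangle=\langle\psi,A_R\varphi\rangle+\lambda\psi(\kappa^0)\varphi(\kappa^0)=E_*\langle\psi,\varphi\rangle+\lambda\psi(\kappa^0)\varphi(\kappa^0),
\]
so $E_+(\lambda)>E_*(\lambda)$.

\smallskip
\emph{One $j$ serves all $\lambda$.} Let $S_j(\lambda)=\sup\sigma(H_\lambda(v_j))$. By (F3), $S_j$ and $E_*$ are continuous in $\lambda$, and $S_j\le S_{j+1}$ because $\lambda v_j\le\lambda v_{j+1}$. If $f$ is a finitely supported unit vector, then $S_j(\lambda)\ge\langle f,H_\lambda(v_j)f\rangle=\langle f,H_\lambda(W)f\rangle$ for large $j$. Taking the supremum over $f$ gives $\lim_jS_j(\lambda)\ge E_+(\lambda)>E_*(\lambda)$. So the sets $\{\lambda\in\Lambda:S_j(\lambda)>E_*(\lambda)\}$ are relatively open, increase with $j$, and cover the compact set $\Lambda$. Fix $j$ with $S_j>E_*$ on $\Lambda$ and put $E=S_j$, $H_\lambda=H_\lambda(v_j)$. By Lemma~\ref{lem:ess}, $E_*(\lambda)=\sup\sigma_{\mathrm{ess}}(H_\lambda)$,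 so $E(\lambda)$ is an isolated eigenvalue outside the essential spectrum.

\smallskip
\emph{A continuous choice of eigenvector.} Let $u$ be a real eigenvector for $E(\lambda)$. Then $\langle|u|,H_\lambda|u|\rangle\ge\langle u,H_\lambda u\rangle=E(\lambda)\|u\|^2$. Since $E(\lambda)-H_\lambda\ge0$, this forces $(E(\lambda)-H_\lambda)^{1/2}|u|=0$, so $|u|$ is an eigenvector. If $|u(t)|=0$, the eigenvalue equation gives $|u(t+1)|+|u(t-1)|=0$, and two consecutive zeros force $u=0$. By (F1) there is thus a unique positive unit eigenvector $u(\lambda)$. Fix $\lambda_1$ and take $\gamma$ and $P(\lambda)$ as in Lemma~\ref{lem:cont} with $E_1=E(\lambda_1)$. For $\lambda$ near $\lambda_1$ we have $|E(\lambda)-E_1|<\gamma$, so $P(\lambda)$ projects onto the span of $u(\lambda)$, and $P(\lambda)u(\lambda_1)=\langle u(\lambda),u(\lambda_1)\rangle u(\lambda)$ with a positive coefficient. Hence $u(\lambda)=P(\lambda)u(\lambda_1)/\|P(\lambda)u(\lambda_1)\|$ is continuous at $\lambda_1$, and $(E,u)$ is a good family for $\mathfrak d_j$.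
\end{proof}

\begin{remark}\label{rem:hyp}
The bound $c>0$ is used in Lemma~\ref{lem:nonres} and in the inequality $E_+>E_*$; it cannot be replaced by $c=0$, since $H_0(w)=\Delta$ has no eigenvalue by (F1). The compactness of $\Lambda$ is used to choose $j$ above, and $\varepsilon_0$, $k_0$ and $e_k$ in Proposition~\ref{prop:step}, independently of $\lambda$.
\end{remark}

\section{Proof of Theorem~\ref{thm:main}}\label{sec:proof}

One chain of successors produces one pair $(\alpha,\beta)$. To obtain a dense $G_\delta$ set of $\alpha$ we use that Proposition~\ref{prop:step} allows \emph{every} rational in a right neighborhood of $p/q$ as the next approximation, and we arrange the choices in a tree.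

Fix an open interval $B\subset(0,1)$ of length $|B|$. We construct a dense $G_\delta$ set $\mathcal A_B\subset(0,1)$ such that each $\alpha\in\mathcal A_B$ is irrational, has unbounded partial quotients, and admits some $\beta\in B$ with the property in the theorem. Then $\mathcal A=\bigcap_B\mathcal A_B$, with $B$ ranging over the countably many intervals with rational endpoints, is a dense $G_\delta$ set by the Baire category theorem, and for $\alpha\in\mathcal A$ the set of suitable $\beta$ meets every such $B$.

\subsection*{Nodes}
A \emph{node of level $n\ge0$} consists of a datum $\mathfrak d_n=(p_n,q_n,\kappa_n,M_n,(-1)^n)$ with drift $\delta_n(\cdot)$, reference radius $\rho_n(\cdot)$ and center $v_n$, a good family $(E_n,u_n)$ for it, and a number $\varepsilon_n>0$ with $U_n=(p_n/q_n,p_n/q_n+\varepsilon_n)\subset(0,1)$. For $n\ge1$ the node has a \emph{parent} of level $n-1$ such that $p_n/q_n\in U_{n-1}$, $U_n\subset U_{n-1}$, $\mathfrak d_n$ is the successor of $\mathfrak d_{n-1}$ at $p_n/q_n$, and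
\begin{equation}\label{eq:cauchy}
\sup_\Lambda|E_n-E_{n-1}|<2^{-n},\qquad\sup_\Lambda\|u_n-u_{n-1}\|<2^{-n}.
\end{equation}
In addition we require:
\begin{itemize}
\item[(N1)] the conclusion of Proposition~\ref{prop:step} for $\mathfrak d_n$, $(E_n,u_n)$ and $\eta=2^{-n-1}$ holds for all rationals in $U_n$;
\item[(N2)] the conclusion of Lemma~\ref{lem:center} for $\mathfrak d_n$ and $T=n$ holds for all $\alpha\in U_n$;
\item[(N3)] $q_n^2\varepsilon_n<2^{-n}$, and $q_n\varepsilon_n<\frac12\delta_{n-1}(p_n/q_n)$ if $n\ge1$;
\item[(N4)] if $n=0$, then $2r\in B$ whenever $\alpha\in U_0$ and $\rho_0(\alpha)\le r\le\rho_0(\alpha)+\delta_0(\alpha)$.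
\end{itemize}
Conditions (N1)--(N3) hold for every sufficiently small $\varepsilon_n$; in (N3) note that $\delta_{n-1}(p_n/q_n)>0$ because $p_n/q_n>p_{n-1}/q_{n-1}$. Condition (N4) holds for every sufficiently small $\varepsilon_0$ provided $2K_0/q_0\in B$, since $B$ is open, $\rho_0(\alpha)\to K_0/q_0$ and $\delta_0(\alpha)\to0$.

Let $p/q\in(0,1)$ be in lowest terms with $q>2/|B|$. The numbers $2K/q$, $K\in\mathbb Z$, have spacing less than $|B|$, so one of them lies in $B\subset(0,1)$, and then $1\le K<q/2$. By Proposition~\ref{prop:base} there is a node of level $0$ at $p/q$. All but finitely many rationals in $(0,1)$ have this form, so they are dense. By (N1), for each node of level $n$ and each rational in its interval there is a child of level $n+1$ at that rational. In both cases $\varepsilon$ may be taken as small as we like.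

\subsection*{The set $\mathcal A_B$}
We construct countable families $\mathcal U_n$ of nodes of level $n$ whose intervals are pairwise disjoint and have a union $O_n$ that is dense in $(0,1)$. For $n=0$, enumerate the rationals with $q>2/|B|$ as $x_1,x_2,\dots$. If $x_j$ lies in the closure of the union of the finitely many intervals chosen so far, skip it. Otherwise choose a node at $x_j$ with $\varepsilon_0$ so small that its interval is disjoint from them; $x_j$ is then an endpoint of a chosen interval. In both cases $x_j\in\overline{O_0}$, so $O_0$ is dense. Given $\mathcal U_n$, run the same procedure inside the interval $U$ of each node of $\mathcal U_n$, with all rationals in $U$ and with children of that node. The chosen intervals have dense union in $U$, and children of different parents have disjoint intervals. So $O_{n+1}$ is open and dense in $O_n$, hence in $(0,1)$. Let $\mathcal A_B=\bigcap_nO_n$, a dense $G_\delta$ set.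

Let $\alpha\in\mathcal A_B$. For each $n$ exactly one node of $\mathcal U_n$ has an interval containing $\alpha$. The parent of the node of level $n+1$ belongs to $\mathcal U_n$ and its interval contains $\alpha$, so it is the node of level $n$. These nodes therefore form a chain of successors. Write $\delta_n=\delta_n(\alpha)$ and $\rho_n=\rho_n(\alpha)$. Since $\alpha\in U_n$, we have $0<\delta_n<q_n\varepsilon_n$.

\subsection*{The rotation number}
By (N3), $0<q_n\delta_n<2^{-n}$. If $\alpha=s/m$ were rational, the positive number $\delta_n=q_n\alpha-p_n$ would be at least $1/m$ for all $n$, while $\delta_n<2^{-n}$. So $\alpha$ is irrational. Recall that an irrational $\alpha$ has bounded partial quotients if and only if $\inf_{q\ge1}q\|q\alpha\|_{\mathbb T}>0$. Since $q_n\|q_n\alpha\|_{\mathbb T}\le q_n\delta_n<2^{-n}$, the partial quotients of $\alpha$ are unbounded.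

\subsection*{The arc}
For $n\ge1$, (N3) and $p_n/q_n<\alpha$ give $0<\delta_n<\frac12\delta_{n-1}(p_n/q_n)<\frac12\delta_{n-1}$. By Definition~\ref{def:succ}, $\rho_{n+1}=\rho_n+(-1)^n\delta_n$. Put
\[
r=\rho_0+\sum_{i\ge0}(-1)^i\delta_i,\qquad\text{so that}\qquad(-1)^n(r-\rho_n)=\delta_n-\delta_{n+1}+\delta_{n+2}-\cdots .
\]
As the $\delta_i$ decrease strictly to $0$, the right side lies in $(0,\delta_n)$. Thus $r$ is strictly between $\rho_n$ and $\rho_n+(-1)^n\delta_n$ for every $n$. For $n=0$, (N4) gives $\beta:=2r\in B$; in particular $0<r<\frac12$.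

\subsection*{The potential}
By (N2), for every $n$ and $|t|\le n$ we have $\|t\alpha\|_{\mathbb T}\ne r$, and $v_n(t)=1$ if and only if $\|t\alpha\|_{\mathbb T}<r$. Hence the orbit of $0$ never meets an endpoint of $I=[-r,r)$, and the coding $\omega=c^{(0,I,\alpha)}\in X^{(I,\alpha)}$ of the midpoint of $I$ satisfies $\omega(t)=v_n(t)$ for $|t|\le n$.

\subsection*{The eigenvector}
Let $\lambda\in\Lambda$. By \eqref{eq:cauchy}, $E_n(\lambda)$ converges to some $E(\lambda)\in\mathbb R$, and $u_n(\lambda)$ converges in $\ell^2(\mathbb Z)$ to some $u(\lambda)$, which is a unit vector as a norm limit of unit vectors. Write $u_n=u_n(\lambda)$. For each site $t$ and $n\ge|t|$,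
\[
u_n(t+1)+u_n(t-1)+\lambda\,\omega(t)\,u_n(t)=E_n(\lambda)\,u_n(t).
\]
Letting $n\to\infty$ gives $H_\lambda(\omega)u(\lambda)=E(\lambda)u(\lambda)$. So $H_\lambda(\omega)$ has the eigenvalue $E(\lambda)$ for every $\lambda\in[c,C]$. By (R2), $H_{-\lambda}(\omega)$ has the eigenvalue $-E(\lambda)$, and by (R1), $\omega$ is the coding of the midpoint of every arc $[a,a+\beta)$. This proves Theorem~\ref{thm:main}. \qed

\begin{thebibliography}{9}

\bibitem{HP}
Luke Hetzel and Ronnie Pavlov,
\emph{Periodic structure and Schrodinger operators for codings of circle rotations},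
arXiv:2609.00301 (2026).

\end{thebibliography}
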